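\title{Independent transversals in graphs with no $K_{3,3}$ minor}

\begin{abstract}
Let $G$ be a graph with no $K_{3,3}$ minor, for instance a planar graph, and let its vertex set be partitioned into classes of size at least $\Delta(G)+2$. We prove that $G$ has an independent set containing exactly one vertex of each class, and that the bound $\Delta+2$ is best possible for every $\Delta\ge 2$. The result is derived from a homological inequality: if $T$ has no $K_{3,3}$ minor and maximum degree at most $D$, then $|V(T)|\le (D+2)\,\eta(T)$, where $\eta(T)-1$ is the lowest dimension in which the independence complex of $T$ has nonzero reduced rational homology. A minimal counterexample to this inequality is shown to be $3$-connected and planar and to obey strong local constraints; discharging then gives a contradiction.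
\end{abstract}

\section{Introduction}

Graphs are finite and simple. Let $V_1,\dots,V_m$ be pairwise disjoint sets, called \emph{classes}, whose union is the vertex set of a graph $G$. An \emph{independent transversal}, or IT, is an independent set of $G$ that contains exactly one vertex from each class. A vertex of degree at most $\Delta(G)$, the maximum degree of $G$, forbids at most $\Delta(G)$ other vertices, so large classes should make an IT easy to find; the question is how large they have to be. We answer it for graphs that are \emph{$K_{3,3}$-free}, by which we always mean that they have no minor isomorphic to $K_{3,3}$. (A minor of $G$ is a graph obtained from a subgraph of $G$ by contracting edges and deleting the resulting loops and parallel edges.) Planar graphs are $K_{3,3}$-free, because minors of planar graphs are planar and $K_{3,3}$ is not.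

With two classes the question is trivial: there is no IT exactly when every vertex of $V_1$ is adjacent to every vertex of $V_2$. In a $K_{3,3}$-free graph one of the two classes then has at most two vertices, so two classes of size three always have an IT, whatever the maximum degree is. It would be wrong to extrapolate from this. The planar graph $K_{2,\Delta}$ has $\Delta+2$ vertices, every independent set meets only one of its sides, and when there are many classes the vertices of the large side can be spread over several of them. In Section~\ref{sec:sharp} we partition disjoint unions of $r$ copies of $K_{2,\Delta}$ into $r+1$ classes without an IT. The average class size $r(\Delta+2)/(r+1)$ reaches $\Delta+1$ at $r=\Delta+1$ and always stays below $\Delta+2$. This suggests $\Delta+2$ as the threshold, and the conjecture posed in~\cite{ABJ} says exactly that: \emph{if $G$ is $K_{3,3}$-free and $|V_i|>\Delta(G)+1$ for every $i$, then there is an IT.} We prove it, in a form that involves only the unions $V_J=\bigcup_{j\in J}V_j$ and the degrees inside them. Here $[m]=\{1,\dots,m\}$, and $G[W]$ is the subgraph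 induced on $W$.

\begin{theorem}\label{thm:IT}
If $G$ is $K_{3,3}$-free and $|V_i|\ge\Delta(G)+2$ for all $i$, then there is an IT. More generally, it suffices that $|V_J|>(\Delta(G[V_J])+2)(|J|-1)$ for every nonempty $J\subseteq[m]$.
\end{theorem}

\begin{theorem}\label{thm:sharp}
For every $\Delta\ge2$ there are a planar graph of maximum degree $\Delta$ and a partition of its vertex set into classes of size exactly $\Delta+1$ without an IT.
\end{theorem}

Together, the two theorems say that the least class size that forces an IT in $K_{3,3}$-free graphs of maximum degree $\Delta\ge2$ is exactly $\Delta+2$.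

Theorem~\ref{thm:IT} is deduced from a statement about a single graph. The \emph{independence complex} $I(T)$ of a graph $T$ is the simplicial complex whose simplices are the independent sets of $T$. We write $\widetilde H_j(T)$ for the reduced homology $\widetilde H_j(I(T))$ with coefficients in $\mathbb Q$, and put
\[
\eta(T)=\min\{j\ge0:\ \widetilde H_{j-1}(T)\ne0\},
\]
with $\eta(T)=\infty$ if there is no such $j$. The number $\eta(T)$ measures how highly connected $I(T)$ is: $\eta(T)\ge1$ means that $T$ has a vertex, and $\eta(T)\ge2$ means that $I(T)$ is nonempty and connected.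

\begin{theorem}\label{thm:eta}
If $T$ is $K_{3,3}$-free and $\Delta(T)\le D$, then $|V(T)|\le(D+2)\,\eta(T)$.
\end{theorem}

Section~\ref{sec:homology} collects the homological tools, deduces Theorem~\ref{thm:IT} from Theorem~\ref{thm:eta}, and shows the natural induction, which deletes an edge or removes the whole neighborhood of an edge, together with the point where it falls short of $D+2$. Section~\ref{sec:minimal} extracts from that induction everything it says about a minimal counterexample $G$: it is $3$-connected and planar, every edge has a large neighborhood, and around an edge whose neighborhood is as small as allowed the graph has to expand. Euler's formula, on the other hand, forces low degrees and short faces. Sections~\ref{sec:plane}--\ref{sec:five} play the two against each other for $D=3$, $D\ge7$, $D=6$, $D=4$ and $D=5$, in order of increasing difficulty.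

\medskip\noindent\emph{Notation.} We write $|T|$ for the number of vertices of $T$, $x\sim y$ for adjacency, $N_T(v)$, $N_T[v]=N_T(v)\cup\{v\}$ and $d_T(v)$ for neighborhoods and degrees, and $T-S$ for the graph obtained by deleting those vertices of $S$ that belong to $T$. For an edge $e=xy$ of $T$, the graph $T-e$ is $T$ without the edge $e$, the number of common neighbors of $x$ and $y$ is $t_T(e)$, and
\[
R_T(e)=N_T(x)\cup N_T(y),\qquad L_T(e)=|R_T(e)|=d_T(x)+d_T(y)-t_T(e),\qquad T\ominus e=T-R_T(e).
\]
Note that $x,y\in R_T(e)$. Subscripts are dropped when the graph is clear.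

\section{Classes of size $\Delta+1$ are not enough}\label{sec:sharp}

The case $\Delta=2$ shows the construction. Take three $4$-cycles, that is, three copies of $K_{2,2}$, with sides $A_1,B_1$, then $A_2,B_2$, and $\{a,a'\},\{b,b'\}$. The four classes $A_1\cup\{b\}$, $B_1\cup\{b'\}$, $A_2\cup\{a\}$, $B_2\cup\{a'\}$ have size three. An independent set misses $\{b,b'\}$ or $\{a,a'\}$; in the first case a transversal has to use a vertex of $A_1$ and a vertex of $B_1$, in the second a vertex of $A_2$ and a vertex of $B_2$, and these are adjacent.

\begin{proof}[Proof of Theorem~\ref{thm:sharp}]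
Let $\Delta\ge2$. A \emph{system} with $r$ copies is a disjoint union of $r$ copies of $K_{2,\Delta}$ whose vertex set is partitioned into $r+1$ classes without an IT. Its \emph{defect} is the sum of $\max(0,\Delta+1-|U|)$ over the classes $U$. One copy, with its two sides as classes, is a system; we call it \emph{basic}. Its defect is $(\Delta-1)+1=\Delta$.

Two systems $S_1,S_2$ with $r_1,r_2$ copies can be \emph{joined}: take a new copy of $K_{2,\Delta}$ with sides $A$ and $B$, where $|A|=2$ and $|B|=\Delta$, distribute $B$ among the classes of $S_1$ and $A$ among the classes of $S_2$. There are now $r_1+r_2+1$ copies and $r_1+r_2+2$ classes. An IT would miss $A$ or $B$. If it missed $B$, its vertices in the classes of $S_1$ would form an IT of $S_1$; if it missed $A$, its vertices in the classes of $S_2$ would form an IT of $S_2$. So the result is a system.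

Start with a basic system in the role of $S_2$ and join repeatedly, each time with a new basic system in the role of $S_1$. The $\Delta$ vertices of $B$ are used to bring both classes of $S_1$ to size exactly $\Delta+1$, and the two vertices of $A$ are put into classes of $S_2$ that are too small, as long as there are any; this lowers the defect by $\min(2,\text{defect})$. After $\lceil\Delta/2\rceil$ joins the defect is $0$ and all classes have size $\Delta+1$, except that for odd $\Delta$ one class has one extra vertex. Delete a vertex of that class. This creates no IT, and the untouched copies of $K_{2,\Delta}$ keep the maximum degree equal to $\Delta$. The graph is planar.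
\end{proof}

\section{Homology of independence complexes}\label{sec:homology}

\subsection{Chains and five tools}

A simplicial complex $X$ on a set $V$ is a family of subsets of $V$ that contains $\emptyset$ and is closed under taking subsets; $X[W]$ consists of the members contained in $W$. The space $C_j(X)$ of $j$-chains is spanned over $\mathbb Q$ by the oriented $j$-simplices $[v_0,\dots,v_j]$, where an odd permutation of the vertices changes the sign, and $C_{-1}(X)=\mathbb Q\cdot\emptyset$. The boundary is $\partial[v_0,\dots,v_j]=\sum_i(-1)^i[v_0,\dots,\widehat{v_i},\dots,v_j]$; in particular $\partial v=\emptyset$ for a vertex $v=[v]$, and $\partial\emptyset=0$. Reduced homology is the homology of this augmented chain complex. For the graph without vertices $I(\emptyset)=\{\emptyset\}$ and $\widetilde H_{-1}=\mathbb Q$, so $\eta(\emptyset)=0$.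

The \emph{join} $\alpha*\beta$ of chains is the bilinear extension of the concatenation of disjoint simplices, used when the unions are simplices of the complex in question. It satisfies
\begin{equation}\label{eq:join}
\partial(\alpha*\beta)=\partial\alpha*\beta+(-1)^{i+1}\alpha*\partial\beta\qquad(\alpha\in C_i).
\end{equation}
A chain \emph{avoids} a set $S$ of vertices if no simplex in its support meets $S$.

\begin{lemma}\label{lem:tools}
Let $T$ be a graph.
\begin{itemize}
\item[(H1)] If $T$ is the disjoint union of $T_1,\dots,T_r$, then $\eta(T)=\sum_i\eta(T_i)$. If all $h_i=\eta(T_i)$ are finite and $h=\sum_ih_i$, then $\widetilde H_{h-1}(T)$ is spanned by the classes $[\zeta_1*\dots*\zeta_r]$ with $\zeta_i$ a cycle of $I(T_i)$ of dimension $h_i-1$, and such a class depends only on the classes $[\zeta_i]\in\widetilde H_{h_i-1}(T_i)$.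
\item[(H2)] A cycle $\zeta$ of $I(T)$ that avoids $N[v]$ is a boundary; in particular $\eta(T)=\infty$ if $T$ has an isolated vertex. If $u_{i-1}$ and $u_i$ are distinct and nonadjacent for $i=1,\dots,r$ and the cycle $\zeta$ avoids $N[u_0]\cup\dots\cup N[u_r]$, then $(u_r-u_0)*\zeta$ is a boundary.
\item[(H3)] For a vertex $v$ there is an exact sequence, the first two maps being induced by inclusion,
\[
\widetilde H_j(T-N[v])\to\widetilde H_j(T-v)\to\widetilde H_j(T)\to\widetilde H_{j-1}(T-N[v]).
\]
\item[(H4)] Let $x\sim y$ and $T_0=T-\{x,y\}$. A cycle of $I(T_0)$ that is a boundary in $I(T)$ is homologous in $I(T_0)$ to $\alpha+\beta$, where $\alpha,\beta$ are cycles of $I(T_0)$, $\alpha$ avoids $N(x)$ and $\beta$ avoids $N(y)$.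
\item[(H5)] Let $e=xy$ be an edge with $\eta(T-e)>\eta(T)=h$. Then $[\zeta]\mapsto[(y-x)*\zeta]$ is a well-defined linear map from $\widetilde H_{h-2}(T\ominus e)$ onto $\widetilde H_{h-1}(T)$. In particular $\eta(T\ominus e)\le h-1$.
\end{itemize}
\end{lemma}

\begin{proof}
(H1) It suffices to treat $r=2$. The independent sets of $T$ are the unions of an independent set of $T_1$ and one of $T_2$, so by~\eqref{eq:join} the augmented chain complex of $I(T)$ is the tensor product of those of $I(T_1)$ and $I(T_2)$, with $C_i\otimes C_j$ placed in dimension $i+j+1$. The K\"unneth formula over a field gives $\widetilde H_{n}(T)=\bigoplus_{i+j+1=n}\widetilde H_i(T_1)\otimes\widetilde H_j(T_2)$. The lowest nonzero term has $i=h_1-1$ and $j=h_2-1$.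

(H2) By~\eqref{eq:join}, $\partial(v*\zeta)=\zeta$, and $\partial\big(([u_0,u_1]+\dots+[u_{r-1},u_r])*\zeta\big)=(u_r-u_0)*\zeta$.

(H3) The simplices of $I(T)$ that contain $v$ are the sets $\sigma\cup\{v\}$ with $\sigma\in I(T-N[v])$. So $C_j(I(T))/C_j(I(T-v))$ is identified with $C_{j-1}(I(T-N[v]))$, compatibly with boundaries up to sign. In the long exact sequence of the pair the connecting map sends $[\zeta]$ to $[\partial(v*\zeta)]=[\zeta]$.

(H4) No simplex contains both $x$ and $y$, so a chain of $I(T)$ has the form $\omega+x*\alpha+y*\beta$ with $\omega,\alpha,\beta$ chains of $I(T_0)$, $\alpha$ avoiding $N(x)$ and $\beta$ avoiding $N(y)$. Its boundary is $\partial\omega+\alpha+\beta-x*\partial\alpha-y*\partial\beta$. If this is a chain of $I(T_0)$, then $\partial\alpha=\partial\beta=0$, and it equals $\partial\omega+\alpha+\beta$.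

(H5) The simplices of $I(T-e)$ that are not in $I(T)$ are the sets $\sigma\cup\{x,y\}$ with $\sigma\in I(T\ominus e)$. The long exact sequence of the pair contains $\widetilde H_{h-2}(T\ominus e)\to\widetilde H_{h-1}(T)\to\widetilde H_{h-1}(T-e)$, where the first map sends $[\zeta]$ to $[\partial([x,y]*\zeta)]=[(y-x)*\zeta]$. The last group is zero and the middle one is not.
\end{proof}

\subsection{From homology to transversals}

An IT is a simplex of $I(G)$ with one vertex in each class. The following analogue of the marriage theorem produces such a simplex from the vanishing of one homology group for each set of classes; we include the short proof.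

\begin{theorem}[Homological Hall theorem; Aharoni--Haxell, Meshulam]\label{thm:hall}
Let $X$ be a simplicial complex on the disjoint union of $V_1,\dots,V_m$ with $\widetilde H_{|J|-2}(X[V_J])=0$ for all nonempty $J\subseteq[m]$. Then $X$ has a simplex with exactly one vertex in each $V_i$.
\end{theorem}

\begin{proof}
Let $\Sigma$ be the full simplex on $[m]$, each face $J$ oriented by increasing order. We define chains $\varphi(J)\in C_{|J|-1}(X[V_J])$ with $\partial\varphi(J)=\varphi(\partial J)$ by induction on $|J|$, extending $\varphi$ linearly. Put $\varphi(\emptyset)=\emptyset$. For $J\neq\emptyset$ the chain $\varphi(\partial J)$ lies in $C_{|J|-2}(X[V_J])$ and is a cycle, since $\partial\varphi(\partial J)=\varphi(\partial\partial J)=0$. By hypothesis it is the boundary of a chain, which we take as $\varphi(J)$.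

Let $\psi$ be the chain map from $X$ to $\Sigma$ induced by sending $V_j$ to $j$; it sends a simplex with two vertices in the same class to $0$. Then $\psi\varphi(J)$ is a chain of dimension $|J|-1$ supported on $J$, so $\psi\varphi(J)=c_JJ$ for a number $c_J$, and $c_\emptyset=1$. Comparing coefficients in $c_J\,\partial J=\psi\varphi(\partial J)$ gives $c_J=c_{J\setminus\{j\}}$ for $j\in J$. Hence $c_{[m]}=1$, and some simplex in the support of $\varphi([m])$ is not killed by $\psi$. It has $m$ vertices in $m$ different classes.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:IT} from Theorem~\ref{thm:eta}]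
Let $X=I(G)$, so that $X[V_J]=I(G[V_J])$. Under the general hypothesis, Theorem~\ref{thm:eta} applied to $G[V_J]$ with $D=\Delta(G[V_J])$ gives $\eta(G[V_J])\ge|V_J|/(\Delta(G[V_J])+2)>|J|-1$. So $\widetilde H_{|J|-2}(X[V_J])=0$, and Theorem~\ref{thm:hall} yields an IT. If $|V_i|\ge\Delta(G)+2$ for all $i$, then $|V_J|\ge(\Delta(G)+2)|J|$, and the general hypothesis holds.
\end{proof}

\subsection{The case $\eta=1$ and the naive induction}

\begin{example}\label{ex:eta1}
Suppose $\eta(T)=1$. Then $I(T)$ is disconnected, so $V(T)$ splits into nonempty sets $A,B$ such that no vertex of $A$ forms an independent pair with a vertex of $B$; that is, $T$ contains the complete bipartite graph with sides $A,B$. If $\Delta(T)\le D$, then $|A|,|B|\le D$, and if $T$ is $K_{3,3}$-free, then $\min(|A|,|B|)\le2$. So $|T|\le D+2$, which is Theorem~\ref{thm:eta} for $\eta=1$. Equality holds for $K_{2,D}$ with $D\ge2$, whose independence complex is the disjoint union of two nonempty simplices; so Theorem~\ref{thm:eta} is tight. Without the hypothesis on minors, $K_{D,D}$ has $\eta=1$ and $2D$ vertices.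
\end{example}

For higher $\eta$, (H5) gives an induction: deleting an edge either does not raise $\eta$, or one unit of $\eta$ is traded for $L(e)$ vertices.

\begin{proposition}\label{prop:naive}
Let $D\ge1$. Every graph $T$ with $\Delta(T)\le D$ satisfies $|T|\le2D\,\eta(T)$.
\end{proposition}

\begin{proof}
Induction on the number of edges. An edgeless graph is empty or has $\eta=\infty$. Let $e$ be an edge and $h=\eta(T)<\infty$. If $\eta(T-e)\le h$, apply the induction hypothesis to $T-e$. Otherwise $\eta(T\ominus e)\le h-1$ by (H5), and $|T|=|T\ominus e|+L(e)\le2D(h-1)+2D$.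
\end{proof}

With Theorem~\ref{thm:hall} this shows that classes of size $2\Delta$ always have an IT when $\Delta\ge1$; for $\Delta=1$ this size is $\Delta+1$, which is why Theorem~\ref{thm:sharp} requires $\Delta\ge2$. The same induction would prove Theorem~\ref{thm:eta} if every $K_{3,3}$-free graph with edges and maximum degree at most $D$ had an edge with $L(e)\le D+2$. This is false: in the cube $D=3$ and every edge has $L=6$. The rest of the paper shows that a graph in which all edges have $L\ge D+3$ cannot be a \emph{smallest} counterexample.

\section{The minimal counterexample}\label{sec:minimal}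

Fix an integer $D\ge0$. Let $\mathcal K$ be the class of $K_{3,3}$-free graphs of maximum degree at most $D$. It is closed under subgraphs, and it contains every minor of a member whose maximum degree is at most $D$. The \emph{slack} of $T\in\mathcal K$ is
\[
s(T)=(D+2)\,\eta(T)-|T|,
\]
which is $\infty$ if $\eta(T)=\infty$ and is additive over disjoint unions by (H1). Theorem~\ref{thm:eta} says that $s\ge0$ on $\mathcal K$. Suppose that it fails, and choose $G\in\mathcal K$ with $s(G)<0$, with $|G|$ minimal and, subject to that, with the fewest edges. Thus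
\begin{itemize}
\item[(M)] $s(T)\ge0$ for every $T\in\mathcal K$ with fewer vertices than $G$, or with equally many vertices and fewer edges.
\end{itemize}
The number $k=\eta(G)$ is finite, $G\neq\emptyset$, so $k\ge1$, and $G$ has no isolated vertex by (H2). A graph $T\in\mathcal K$ is \emph{tight} if $|T|<|G|$ and $s(T)=0$. Tight graphs are the extremal cases of the theorem below $G$. They have a rigid structure, and they appear inside $G$; this is the source of all local constraints.

\subsection{Size, edges and connectivity}

\begin{lemma}\label{lem:basic}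
\begin{itemize}
\item[(a)] $|G|=(D+2)k+1$, so $s(G)=-1$, and $\widetilde H_{k-1}(G-v)\to\widetilde H_{k-1}(G)$ is onto for every vertex $v$.
\item[(b)] Every edge $e$ has $\eta(G-e)>k$ and $L_G(e)\ge D+3$. If $L_G(e)=D+3$, then $G\ominus e$ is tight and $\eta(G\ominus e)=k-1$.
\item[(c)] $D\ge3$ and $|G|\ge D+3\ge6$.
\end{itemize}
\end{lemma}

\begin{proof}
(a) Since $|G|\ge(D+2)k+1$, the graph $G-N[v]$ has more than $(D+2)(k-1)$ vertices. By (M), $\eta(G-N[v])\ge k$, so $\widetilde H_{k-2}(G-N[v])=0$, and (H3) gives the surjectivity. Hence $\eta(G-v)\le k$, and $s(G-v)\ge0$ gives $|G|-1\le(D+2)k$.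

(b) From $s(G-e)\ge0>s(G)$ we get $\eta(G-e)>k$. By (H5), $\eta(G\ominus e)\le k-1$, so
\[
0\le s(G\ominus e)\le(D+2)(k-1)-|G|+L_G(e)=L_G(e)-D-3.
\]
If $L_G(e)=D+3$, both inequalities are equalities.

(c) $G$ has an edge, and $D+3\le L_G(e)\le2D$. The size bound follows from (a) and $k\ge1$.
\end{proof}

An edge of $G$ with $L_G(e)=D+3$ is called \emph{critical}. To kill a homology class by (H2) we have to move its cycle away from the neighborhood of a vertex. In a tight subgraph this can always be done, because adding one vertex to a tight graph forces $\eta$ up.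

\begin{lemma}\label{lem:absorb}
Let $C$ be a tight induced subgraph of $G$ with $|C|+1<|G|$, let $h=\eta(C)$, and let $w$ be a vertex of $G$ outside $C$. Then every class in $\widetilde H_{h-1}(C)$ is represented by a cycle that avoids $N(w)$.
\end{lemma}

\begin{proof}
The graph $C^+=G[V(C)\cup\{w\}]$ has $(D+2)h+1<|G|$ vertices, so $\eta(C^+)\ge h+1$ by (M) and $\widetilde H_{h-1}(C^+)=0$. By (H3), $\widetilde H_{h-1}(C-N(w))\to\widetilde H_{h-1}(C)$ is onto.
\end{proof}

Recall that a graph is $3$-connected if it has more than three vertices and stays connected after the deletion of any set of at most two vertices.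

\begin{lemma}\label{lem:planar}
$G$ is $3$-connected and planar.
\end{lemma}

\begin{proof}
If $G$ were disconnected, its components would have nonnegative slack by (M), and so would $G$.

\emph{No cutvertex.} Let $C_1,\dots,C_r$, $r\ge2$, be the components of $G-x$, and $h_i=\eta(C_i)$. By Lemma~\ref{lem:basic}(a), $\sum h_i=\eta(G-x)\le k$ and $\sum|C_i|=(D+2)k$. As $s(C_i)\ge0$, all $C_i$ are tight and $\sum h_i=k$. By (H1) and Lemma~\ref{lem:absorb}, $\widetilde H_{k-1}(G-x)$ is spanned by classes of cycles that avoid $N[x]$. These are boundaries in $I(G)$ by (H2), so $\widetilde H_{k-1}(G)=0$ by Lemma~\ref{lem:basic}(a), a contradiction.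

\emph{No cut $\{x,y\}$.} The graph $(G-x)-N[y]$ has at least $(D+2)k-(D+1)>(D+2)(k-1)$ vertices, so its homology in dimension $k-2$ vanishes by (M), and by (H3) and Lemma~\ref{lem:basic}(a) both maps $\widetilde H_{k-1}(G-x-y)\to\widetilde H_{k-1}(G-x)\to\widetilde H_{k-1}(G)$ are onto. Let $C_1,\dots,C_r$, $r\ge2$, be the components of $G-x-y$, and $h_i=\eta(C_i)$. Then $\sum h_i\le k$, $\sum|C_i|=(D+2)k-1$ and $s(C_i)\ge0$. Hence $\sum h_i=k$ and $\sum s(C_i)=1$; say $s(C_1)=1$, while $C_2,\dots,C_r$ are tight.

Lemma~\ref{lem:absorb} applies to $C_2,\dots,C_r$, both with $w=x$ and with $w=y$. The component $C_1$ has one unit of slack, so we have to add both vertices to it. Let $G_1$ be $G[V(C_1)\cup\{x,y\}]$ with the edge $xy$ added if it is absent. Both $x$ and $y$ have neighbors in $C_2$, since otherwise the other one would be a cutvertex. Contracting $C_2$ into $x$ shows that $G_1$ is a minor of $G$, and $\Delta(G_1)\le D$ because $x$ and $y$ lose their neighbors in $C_2$ and gain at most one neighbor. Now $|G_1|=(D+2)h_1+1<|G|$, so $\widetilde H_{h_1-1}(G_1)=0$ by (M). By (H4), every $(h_1-1)$-cycle $\zeta_1$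 of $I(C_1)$ is homologous to $\alpha+\beta$ with $\alpha$ avoiding $N(x)$ and $\beta$ avoiding $N(y)$. So a generator $\zeta_1*\zeta_2*\dots*\zeta_r$ as in (H1) is homologous to $\alpha*\zeta_2*\dots*\zeta_r+\beta*\zeta_2*\dots*\zeta_r$. Replace each $\zeta_i$, $i\ge2$, by a homologous cycle that avoids $N(x)$ in the first term and $N(y)$ in the second. Both terms become boundaries in $I(G)$ by (H2). So $\widetilde H_{k-1}(G)=0$, a contradiction.

\emph{Planarity.} By the theorem of Wagner (1937) and Hall (1943), a $3$-connected graph without a $K_{3,3}$ minor is planar or isomorphic to $K_5$, and $|G|\ge6$.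
\end{proof}

\subsection{Tight graphs}

Running the induction of Proposition~\ref{prop:naive} inside a tight graph shows that it cannot have low degrees. Since $G\ominus e$ is tight for a critical edge $e$, and vertices near $e$ lose neighbors when $R_G(e)$ is removed, this restricts $G$ around $e$.

\begin{lemma}\label{lem:tight}
Let $T$ be tight and $e$ an edge of $T$.
\begin{itemize}
\item[(a)] If $L_T(e)\le D+1$, then $T-e$ is tight.
\item[(b)] If $L_T(e)\le D+2$ and $T-e$ is not tight, then $\eta(T-e)>\eta(T)$, $L_T(e)=D+2$, and $T\ominus e$ is tight.
\item[(c)] All degrees in $T$ are at least $2$. The two neighbors of a vertex of degree $2$ are nonadjacent and have degree $D$ in $T$.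
\item[(d)] If an end of $e$ has degree $2$ in $T$, then $T\ominus e$ is tight.
\end{itemize}
\end{lemma}

\begin{proof}
Let $h=\eta(T)$, which is finite. If $\eta(T-e)\le h$, then $s(T-e)\le0$, so $T-e$ is tight by (M). Otherwise $\eta(T\ominus e)\le h-1$ by (H5), and $0\le s(T\ominus e)\le L_T(e)-(D+2)$. This proves (a) and (b).

(c) A tight graph has no isolated vertex by (H2). The edge at a vertex of degree $1$ has $L\le D+1$, and by (a) its deletion gives a tight graph with an isolated vertex; so there is no vertex of degree $1$. If $x$ has degree $2$ and its neighbor $y$ has degree at most $D-1$ or is adjacent to the other neighbor of $x$, then $L_T(xy)\le D+1$, and $T-xy$ is a tight graph with a vertex of degree $1$.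

(d) Here $L_T(e)\le D+2$, and $T-e$ is not tight because it has a vertex of degree $1$. Apply (b).
\end{proof}

\subsection{Rewiring}

Let $e=xy$ be a critical edge of $G$. By (H5) all of $\widetilde H_{k-1}(G)$ consists of classes $[(y-x)*\zeta]$. Look first at $k=1$. Then $\zeta$ is a multiple of $\emptyset$, and $[y-x]\ne0$ says that $x$ and $y$ lie in different components of $I(G)$. If $p$ is a neighbor of $y$ only, $q$ is a neighbor of $x$ only, and $p\not\sim q$, then $x,p,q,y$ is a path in $I(G)$, which is impossible; so all such $p$ and $q$ are adjacent, and we recover the complete bipartite graph of Example~\ref{ex:eta1}. For larger $k$ the path $x,p,q,y$ kills $(y-x)*\zeta$ only if $\zeta$ can be moved off the neighbors of $p$ and $q$. By (H3) this is possible exactly when $\zeta$ dies after a new vertex is attached to these neighbors. The new graph is a minor of $G$, and if the neighbors are few it belongs to $\mathcal K$, so that (M) applies.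

A \emph{cross pair} of an edge $xy$ of $T$ is a pair of vertices $p\in N_T(y)\setminus N_T[x]$ and $q\in N_T(x)\setminus N_T[y]$.

\begin{lemma}[Rewiring]\label{lem:rw}
Let $T$ be $G$ or a tight graph, and let $e=xy$ be an edge of $T$ with $\eta(T-e)>\eta(T)$ and $s(T)+L_T(e)\le D+2$. Put $R=R_T(e)$. If $p,q$ is a cross pair of $e$ and $p\not\sim q$, then $|(N_T(p)\cup N_T(q))\setminus R|\ge D+1$. For $T=G$ the hypotheses on $e$ hold exactly when $e$ is critical.
\end{lemma}

\begin{proof}
The last sentence follows from $s(G)=-1$ and Lemma~\ref{lem:basic}(b). Let $A=(N_T(p)\cup N_T(q))\setminus R$ and suppose $|A|\le D$. Let $T'$ be $T\ominus e$ together with a new vertex $w$ whose neighborhood is $A$. The set $R$ induces a connected subgraph, and $T'$ arises from $T$ by contracting $R$ to $w$ and deleting edges. Each vertex of $A$ loses its neighbor $p$ or $q$ and gains only $w$, so $\Delta(T')\le D$ and $T'\in\mathcal K$. Also $|T'|=|T|-L_T(e)+1<|G|$.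

Let $h=\eta(T)$. By (H5) there is an $(h-2)$-cycle $\zeta$ of $I(T\ominus e)$ with $[(y-x)*\zeta]\neq0$ in $\widetilde H_{h-1}(T)$. Suppose that $\zeta$ is homologous in $I(T\ominus e)$ to a cycle $\zeta'$ that avoids $A$. Then $\zeta'$ avoids $R\cup A\supseteq N[x]\cup N[p]\cup N[q]\cup N[y]$, and the pairs $xp$, $pq$, $qy$ are nonadjacent, so $(y-x)*\zeta'$ is a boundary by (H2). This contradicts $[(y-x)*\zeta']=[(y-x)*\zeta]\ne0$. Hence $[\zeta]$ is not in the image of $\widetilde H_{h-2}(T'-N[w])$, and by (H3) it is nonzero in $\widetilde H_{h-2}(T')$. So $\eta(T')\le h-1$ and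
\[
s(T')\le(D+2)(h-1)-|T|+L_T(e)-1=s(T)+L_T(e)-(D+2)-1<0,
\]
contradicting (M).
\end{proof}

We use the lemma in the following form. With $T$, $e$, $R$ as above, the \emph{loss} of a vertex $p$ is $\lambda(p)=D-|N_T(p)\setminus R|$; it is the number of the $D$ potential neighbors of $p$ that are missing outside $R$. For $T=G$,
\[
\lambda(p)=|N(p)\cap R|+(D-d(p)),
\]
and for an induced subgraph $T$ of $G$ the neighbors of $p$ outside $T$ count as well. If $c(p,q)$ is the number of common neighbors of $p$ and $q$ in $T-R$, then Lemma~\ref{lem:rw} says that a nonadjacent cross pair satisfies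
\begin{equation}\tag{RW}\label{eq:rw}
\lambda(p)+\lambda(q)+c(p,q)\le D-1 .
\end{equation}
Both members of a cross pair have loss at least $1$. A statement such as ``$\lambda(p)\ge3$ $(a,b,c)$'' means that $a,b,c$ are neighbors of $p$ that count toward its loss. We use~\eqref{eq:rw} in two directions: large losses force $p\sim q$, and if $p\not\sim q$, a large loss of $q$ forces $p$ to have high degree and few neighbors in $R$.

\begin{remark}
The hypothesis on $K_{3,3}$ has entered only through planarity in Lemma~\ref{lem:planar}, and it cannot be dropped: for $D=3$ the graph $K_{3,3}$ has slack $5-6=-1$, it is $3$-connected, all its edges are critical, and all its cross pairs are adjacent. That $\mathcal K$ is defined by excluding a minor, not a subgraph, was needed for the graphs $G_1$ in Lemma~\ref{lem:planar} and $T'$ in Lemma~\ref{lem:rw}.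
\end{remark}

\section{The embedding, the cubic case, and charges}\label{sec:plane}

\subsection{Plane facts}

Fix an embedding of $G$ in the sphere. From now on $N$, $d$, $t$, $L$ without subscript refer to $G$. All degrees are at least $3$. A cycle $C$ has two open \emph{sides}. We use the following facts.

\begin{itemize}
\item[(P1)] Face boundaries are cycles, as $G$ is $2$-connected. They are induced: the ends of a chord would separate the two arcs between them. Different faces have different boundaries, since $G$ is not a cycle. So a vertex $a$ lies on $d(a)$ different faces, one for each pair $s,s'$ of neighbors that are consecutive in the cyclic order at $a$; we denote this face by its \emph{corner} $(s,a,s')$. It is a triangle if and only if $s\sim s'$. At most $t(e)$ of the two faces at an edge $e$ are triangles. The two faces at an edge $ab$ continue from $a$ along different edges, since $d(a)\ge3$.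
\item[(P2)] A vertex in a side of $C$ has neighbors only in that side and on $C$. A face lies in one side of $C$, and if its boundary has a vertex off $C$, that vertex lies in the same side.
\item[(P3)] If at most two vertices of $C$ have neighbors in a side $\Omega$, then $\Omega$ contains no vertex; otherwise these vertices would separate $\Omega$ from the rest of $C$.
\item[(P4)] If the two neighbors $s,s'$ of $a$ on $C$ are consecutive at $a$, then $a$ has no neighbor in the side that contains the face $(s,a,s')$, and all neighbors of $a$ off $C$ lie in the other side.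
\item[(P5)] If $r\ge3$ internally disjoint paths join two vertices $a,b$, they divide the sphere into $r$ regions, each a side of the cycle formed by two paths that are consecutive at $a$. An inner vertex of a path lies on the boundary of only the two regions bounded by its path.
\end{itemize}

A \emph{$j$-vertex} has degree $j$, an \emph{$\ell$-face} has length $\ell$, and an \emph{$\ell^+$-face} has length at least $\ell$. Let $\tau(v)$ and $\nu(v)=d(v)-\tau(v)$ be the numbers of triangular and nontriangular faces at $v$; a \emph{$5^\tau$-vertex} is a $5$-vertex with $\tau$ triangular faces. Lemma~\ref{lem:basic}(b) says that every edge satisfies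
\begin{equation}\tag{E}\label{eq:edge}
d(u)+d(v)-t(uv)\ge D+3,
\end{equation}
with equality for critical edges. In particular all neighbors of a $3$-vertex are $D$-vertices, and edges at a $3$-vertex are critical and lie in no triangle. When~\eqref{eq:rw} is applied at an edge $xy$ and $p\sim y$, all common neighbors of $p$ and $y$ lie in $R$; so a bound on $|N(p)\cap R|$ bounds the number of triangular faces at $py$, and if $N(p)\cap R$ contains no neighbor of $y$, both faces at $py$ are nontriangular.

\subsection{The case $D=3$}

This case shows the mechanism of the whole proof: Euler's formula provides a short face, and a tight subgraph near it has a vertex of too small degree. By~\eqref{eq:edge}, $G$ is cubic and triangle-free and every edge is critical, so every $G\ominus e$ is tight. With $E$ edges there are $2E/3$ vertices and $2+E/3$ faces, whose lengths sum to $2E$; so some face has length $4$ or $5$.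

Let $v_1\cdots v_5$ be a $5$-face. It is induced, so $v_4$ belongs to $G\ominus v_1v_2$, where it has lost $v_3$ and $v_5$. Its degree is at most $1$, contradicting Lemma~\ref{lem:tight}(c).

Let $v_1v_2v_3v_4$ be a $4$-face and $w_i$ the neighbor of $v_i$ off the face. If $w_1\ne w_3$, then $v_3$ belongs to $G\ominus v_1w_1$ and has lost $v_2$ and $v_4$, the same contradiction. So $w_1=w_3$, by symmetry $w_2=w_4$, and $w_1\ne w_2$ since there is no triangle. If $w_1\sim w_2$, then $\{v_1,v_3,w_2\}$ and $\{v_2,v_4,w_1\}$ are the sides of a $K_{3,3}$. Otherwise the third neighbor of $w_1$ lies outside $\{v_1,\dots,v_4,w_2\}$ and is separated from $v_1,\dots,v_4$ by $\{w_1,w_2\}$, contradicting $3$-connectivity. Hence $D\ge4$.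

\subsection{Charges}

For $D\ge4$ no single configuration is unavoidable, and we use discharging. Give each vertex $v$ the charge $3(d(v)-4)$ and each $\ell$-face the charge $3(\ell-4)$. Degrees and face lengths both sum to twice the number of edges, so by Euler's formula the total charge is $3\cdot(-8)=-24$. Let each triangular face take $1$ from each of its vertices. Now all faces have nonnegative charge, triangular faces and $4$-faces have charge $0$, and a vertex $v$ has charge
\[
\mu(v)=3(d(v)-4)-\tau(v).
\]
For each $D\ge4$ we move charge, keeping the total, until all charges are nonnegative; this is the contradiction that proves Theorem~\ref{thm:eta}. The vertices in need are the $3$-vertices ($\mu=-3$), the $4$-vertices on triangular faces ($\mu=-\tau$), the $5^4$-vertices ($\mu=-1$) and the $5^5$-vertices ($\mu=-2$). For $d(v)\ge6$ we have $\mu(v)=2d(v)-12+\nu(v)\ge0$. The neighbors of a $5^4$-vertex $u$ are always labeled $n_1,\dots,n_5$ in cyclic order so that $f_u=(n_5,u,n_1)$ is the nontriangular face.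

\section{The case $D\ge7$}\label{sec:seven}

For large $D$, \eqref{eq:edge} alone puts vertices of high degree next to every vertex in need. An edge at a $4$-vertex has $t\le1$, and if it lies in a triangle, its other end is a $D$-vertex. An edge at a $5$-vertex that lies on a triangular face has its other end of degree at least $D-1\ge6$, and of degree $D$ if it lies on two triangular faces. The term $\nu(a)$ in the charge of a vertex of high degree can be spent along the edges of its nontriangular faces, and the term $2d(a)-12$ pays for the $5^5$-vertices, which see no such face.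

\begin{itemize}
\item[(R1)] A vertex $a$ with $d(a)\ge6$ gives, for each neighbor $s$ and each nontriangular face at the edge $as$, the amount $\frac12$ to $s$, provided that $s$ is a $3$-vertex, a $4$-vertex with $as$ on a triangular face, or a $5^4$-vertex.
\item[(R2)] A $5^5$-vertex takes $\frac25$ from each neighbor.
\end{itemize}

Each nontriangular face at $a$ contains two edges at $a$, so $a$ gives at most $\nu(a)$ by (R1). A $3$-vertex gets $\frac12+\frac12$ from each of its three neighbors. At a $4$-vertex the triangular faces share no edge because $t\le1$; so $2\tau$ edges lie on one triangular and one nontriangular face, and the vertex gets $2\tau\cdot\frac12=\tau$. A $5^4$-vertex $u$ gets $\frac12$ from each of $n_1,n_5$ on account of $f_u$, and a $5^5$-vertex gets $2$. Only $D$-vertices give by (R2). Two $5^5$-vertices that are consecutive neighbors of $a$ would span a triangular face with $a$ and so be adjacent, whereas all neighbors of a $5^5$-vertex have degree $D$. So a $D$-vertex has at most $D/2$ neighbors of type $5^5$ and gives them at most $D/5\le2D-12$. All charges are now nonnegative,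 a contradiction.

\section{The case $D=6$}\label{sec:six}

Now $\mu(a)=\nu(a)$ for a $6$-vertex, so the surplus that paid for (R2) is gone, and the neighbors $n_1,n_5$ of a $5^4$-vertex may have degree $5$. Rewiring will show that the $6$-vertices next to such configurations have nontriangular faces and no other obligations. Critical edges have $L=9$, and \eqref{eq:rw} reads $\lambda(p)+\lambda(q)\le5$. By~\eqref{eq:edge}, a $4$-vertex has neighbors of degree $5$ ($t=0$) or $6$ ($t\le1$), and a $5$-vertex has neighbors of degree $4$ ($t=0$), $5$ ($t\le1$) or $6$ ($t\le2$). We keep (R1) and replace (R2).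

\begin{itemize}
\item[(R2$'$)] A $5^5$-vertex takes $\frac12$ from each neighbor. A $5^4$-vertex for which $n_1$ or $n_5$ is a $5$-vertex takes $\frac12$ from $n_2$ and $\frac12$ from $n_4$.
\end{itemize}

If $u$ takes from $a$ by (R2$'$), both faces at $ua$ are triangles, so $a$ is a $6$-vertex, $t(ua)=2$, and $ua$ is critical.

\begin{lemma}\label{lem:six}
If some vertex $u$ takes from $a$ by (R2$'$), then $\nu(a)\ge2$ and $a$ gives nothing by (R1).
\end{lemma}

\begin{proof}
The vertex $a$ has three neighbors outside $N[u]$, its \emph{outer} neighbors; they are consecutive at $a$. Let $R=R(ua)$. If each outer neighbor has at most one common neighbor with $a$, then three edges at $a$ lie on nontriangular faces, each of which contains two edges at $a$, so $\nu(a)\ge2$. To show that a neighbor $s$ with $d(s)\ge5$ gets nothing from $a$ by (R1), it suffices to show that $d(s)=5$ implies $\tau(s)\le3$. The vertex $u$ gets nothing by (R1), as both faces at $ua$ are triangles.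

\medskip\noindent\emph{Case 1: $u$ is a $5^5$-vertex}, with neighbors $a=a_1,a_2,\dots,a_5$ in cyclic order. All $a_i$ are $6$-vertices, so $a_2,a_5$ get nothing, and $t(ua_i)=2$ gives $a_i\not\sim a_{i\pm2}$. The cross pairs of $ua_1$ consist of an outer neighbor $o$ and $a_3$ or $a_4$, and $\lambda(a_3)\ge3$ $(u,a_2,a_4)$, $\lambda(a_4)\ge3$ $(u,a_3,a_5)$. Call $o$ \emph{exceptional} if $o\sim a_3,a_4$. Two exceptional vertices $o,o'$ would give a $K_{3,3}$ with sides $\{u,o,o'\}$ and $\{a_1,a_3,a_4\}$.

Suppose that no outer neighbor is exceptional. Then each has $\lambda(o)\le2$, so $d(o)\ge5$ and $o$ has at most one neighbor in $R$ besides $a_1$; hence $\nu(a_1)\ge2$. If $d(o)=5$, then $N(o)\cap R=\{a_1\}$, both faces at $a_1o$ are nontriangular, and $\tau(o)\le3$.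

Suppose that $o$ is exceptional. Then $o$ is adjacent to all $a_i$: at the edge $ua_3$ the cross pair $o,a_5$ has $\lambda(o)\ge3$ $(a_1,a_3,a_4)$ and $\lambda(a_5)\ge3$ $(u,a_1,a_4)$, so $o\sim a_5$; at $ua_4$ the pair $o,a_2$ has $\lambda(o)\ge3$ $(a_1,a_3,a_4)$ and $\lambda(a_2)\ge3$ $(u,a_1,a_3)$, so $o\sim a_2$. At the edge $ua_1$ the neighbor $o$ raises the bounds to $\lambda(a_3),\lambda(a_4)\ge4$. Each of the two other outer neighbors $o'$ therefore has $\lambda(o')\le1$: it is a $6$-vertex, and both faces at $a_1o'$ are nontriangular. So $\nu(a_1)\ge3$. All this holds at every $a_i$, with the same exceptional vertex $o$. At $a_i$ the vertex $o$ is consecutive to another outer neighbor $o'$, and the face $(o,a_i,o')$ is nontriangular. So each of the five edges $oa_i$ lies on a nontriangular face, $\nu(o)\ge3$, and $d(o)=5$ implies $\tau(o)\le2$.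

\medskip\noindent\emph{Case 2: $u$ is a $5^4$-vertex} and $n_1$ or $n_5$ is a $5$-vertex. By reflection let $a=n_2$. The vertices $n_2,n_3,n_4$ are $6$-vertices with $t(un_i)=2$, and $n_1\not\sim n_5$; so $G[N(u)]$ is the path $n_1n_2n_3n_4n_5$. The vertices $n_1,n_5$ have degree $5$ or $6$, and if one has degree $5$, its edge to $u$ has $L=5+5-1=9$. The vertex $n_3$ gets nothing from $n_2$. Neither does $n_1$: if $d(n_1)=5$ and the face at $n_1n_2$ other than $un_1n_2$ is nontriangular, then this face differs from $f_u$, which is induced and so misses $n_2$; hence $\tau(n_1)\le3$.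

At the edge $un_2$ we have $\lambda(n_4)\ge3$ $(u,n_3,n_5)$ and $\lambda(n_5)\ge2$ $(u,n_4)$. An outer neighbor $o$ of $n_2$ is of one of three types:
\begin{itemize}
\item[(I)] $o\not\sim n_4$, and then $\lambda(o)\le2$, with $n_2\in N(o)\cap R$;
\item[(II)] $o\sim n_4$, $o\not\sim n_5$, and then $\lambda(o)\le3$, with $n_2,n_4\in N(o)\cap R$;
\item[(III)] $o\sim n_4,n_5$.
\end{itemize}
Two vertices $o,o'$ of type (III) would give a $K_{3,3}$ with sides $\{u,o,o'\}$ and $\{n_2,n_4,n_5\}$.

Suppose that type (III) does not occur. As $n_4\not\sim n_2$, each $o$ has $d(o)\ge5$ and at most one common neighbor with $n_2$, so $\nu(n_2)\ge2$. If $d(o)=5$, then $N(o)\cap R$ is $\{n_2\}$ or $\{n_2,n_4\}$, both faces at $n_2o$ are nontriangular, and $\tau(o)\le3$.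

Suppose that $o$ has type (III). Then $\lambda(n_4)\ge4$ and $\lambda(n_5)\ge3$, so another outer neighbor $o'$ has $\lambda(o')\le1$ in type (I) and $\lambda(o')\le2$ in type (II). Either way $d(o')=6$ and both faces at $n_2o'$ are nontriangular. There are two such $o'$, so $\nu(n_2)\ge3$; and one face at $n_2o$ is nontriangular, because $o$ is consecutive at $n_2$ to some $o'$. It remains to see that $o$ gets nothing, and for this we show $o\sim n_1,n_3$. If $d(n_1)=5$, then at $un_4$ we have $\lambda(n_1)\ge3$ ($u$, $n_2$, and the missing degree) and $\lambda(o)\ge3$ $(n_2,n_4,n_5)$, so $o\sim n_1$; and at $un_1$ we have $\lambda(n_3)\ge3$ $(u,n_2,n_4)$ and $\lambda(o)\ge4$ $(n_1,n_2,n_4,n_5)$, so $o\sim n_3$. If $d(n_5)=5$, then at $un_5$ we have $\lambda(n_3)\ge3$ $(u,n_2,n_4)$ and $\lambda(o)\ge3$ $(n_2,n_4,n_5)$, so $o\sim n_3$; and then $\lambda(n_1)\ge2$ $(u,n_2)$ and $\lambda(o)\ge4$, so $o\sim n_1$. Thus $d(o)\ge5$. If $d(o)=5$, then $N(o)=N(u)$ induces a path with four edges, and $\tau(o)\ge4$ would make all four triangles $on_in_{i+1}$ faces, among them two faces at $on_2$. So $\tau(o)\le3$.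
\end{proof}

The $3$- and $4$-vertices end at $0$ by the count in Section~\ref{sec:seven}, since their givers in (R1) are $6$-vertices. A $5^5$-vertex gets $\frac52\ge2$. A $5^4$-vertex gets $\frac12+\frac12$ by (R1) if $n_1,n_5$ are $6$-vertices, and by (R2$'$) otherwise. No $5$-vertex gives anything. A $6$-vertex $a$ that is not asked by (R2$'$) gives at most $\nu(a)=\mu(a)$. If it is asked, then its $\nu(a)\ge2$ nontriangular faces cover at least three of its six edges, so at most three neighbors ask, and it gives at most $\frac32\le\mu(a)$. All charges are nonnegative, a contradiction.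

\section{The case $D=4$}\label{sec:four}

No vertex has positive charge now, so all charge has to come from long faces, and we must show that the vertices in need lie on long faces. Critical edges have $L=7$, and \eqref{eq:rw} reads $\lambda(p)+\lambda(q)+c(p,q)\le3$. Degrees are $3$ and $4$, all edges have $t\le1$, and edges at $3$-vertices and edges in triangles are critical. Triangles consist of $4$-vertices, and distinct triangles share no edge; so $\tau\le2$ for a $4$-vertex.

\begin{lemma}\label{lem:four3}
Let $u$ be a $3$-vertex.
\begin{itemize}
\item[(a)] At most one face at $u$ is a $4$-face.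
\item[(b)] All other vertices of a $5$-face at $u$ are $4$-vertices.
\item[(c)] A neighbor of $u$ that lies on a $4$-face at $u$ lies in no triangle.
\end{itemize}
\end{lemma}

\begin{proof}
Let $N(u)=\{a,b,c\}$; these are pairwise nonadjacent $4$-vertices. We apply~\eqref{eq:rw} at $ua$, where the cross pairs consist of $b$ or $c$ and a neighbor of $a$ other than $u$.

(a) Any two faces at $u$ share an edge, so let $(u,a,x,b)$ and $(u,a,x',c)$ be $4$-faces; $x\ne x'$ by (P1). From $\lambda(b)\ge2$ $(u,x)$ and $\lambda(x')\ge2$ $(a,c)$ we get $x'\sim b$, and from $\lambda(c)\ge2$ $(u,x')$ and $\lambda(x)\ge2$ $(a,b)$ we get $x\sim c$. Then $\{a,b,c\}$ and $\{u,x,x'\}$ are the sides of a $K_{3,3}$.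

(b) Let $(u,a,a',b',b)$ be a $5$-face. It is induced, so $a'\not\sim b$, and $b'$ is a common neighbor of $a'$ and $b$ outside $R$. With $\lambda(b)\ge1$ this gives $\lambda(a')\le1$, so $d(a')=4$. By symmetry $d(b')=4$.

(c) Let $(u,a,x,b)$ be a $4$-face and $ayz$ a triangle; $y,z\ne u$. From $\lambda(b)\ge2$ $(u,x)$, $\lambda(y)\ge2$ $(a,z)$ and $\lambda(z)\ge2$ $(a,y)$ we get $y,z\sim b$. Then $a$ and $b$ are common neighbors of $y$ and $z$, contradicting $t(yz)\le1$.
\end{proof}

\begin{lemma}\label{lem:four4}
Let $a$ lie on a triangular face $abc$.
\begin{itemize}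
\item[(a)] If $\tau(a)=2$, both nontriangular faces at $a$ are $6^+$-faces.
\item[(b)] If $\tau(a)=1$, some face at $a$ is a $6^+$-face or at least two faces at $a$ are $5$-faces.
\end{itemize}
\end{lemma}

\begin{proof}
Let the neighbors of $a$ be $b,c,a_2,a_1$ in cyclic order, $N(b)=\{a,c,b_1,b_2\}$ and $N(c)=\{a,b,c_1,c_2\}$. As $t=1$ on the edges of $abc$, the six vertices $a_i,b_i,c_i$ are distinct, and each is adjacent to only one of $a,b,c$. Let $F_1=(a_1,a,b)$, $F_2=(a_2,a,c)$, $F_3=(a_1,a,a_2)$, with the names chosen so that $b_1$ follows $b$ on $F_1$ and $c_2$ follows $c$ on $F_2$. The faces $F_1,F_2$ are not triangles.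

(a) Here $a_1\sim a_2$. By symmetry it suffices to treat $F_1$, and we apply~\eqref{eq:rw} at $ab$. If $F_1$ is a $4$-face, then $a_1\sim b_1$, so $\lambda(a_1)\ge3$ $(a,a_2,b_1)$ and $a_1\sim b_2$. Then $\lambda(a_2)\ge2$ $(a,a_1)$ and $\lambda(b_j)\ge2$ $(b,a_1)$ give $a_2\sim b_1,b_2$, so $t(a_1a_2)\ge3$, a contradiction. If $F_1=(a_1,a,b,b_1,v)$ is a $5$-face, then $a_1\not\sim b_1$ and $v$ is a common neighbor outside $R$, while $\lambda(a_1)\ge2$ and $\lambda(b_1)\ge1$; the sum $4$ contradicts~\eqref{eq:rw}.

(b) Suppose not. Then $F_1,F_2,F_3$ have length $4$ or $5$, at most one has length $5$, and $a_1\not\sim a_2$. Up to the symmetry exchanging $b$ and $c$, either (A) $F_1,F_2$ are $4$-faces, or (B) $F_2,F_3$ are $4$-faces and $F_1=(a_1,a,b,b_1,v)$. Here the losses are too small for~\eqref{eq:rw}, and we use tight graphs twice in a row. The graph $T=G\ominus bc$ is tight; the removed set $R=\{a,b,c,b_1,b_2,c_1,c_2\}$ contains neither $a_1$ nor $a_2$. As $F_2$ is a $4$-face, $a_2\sim c_2$, so $a_2$ has lost $a$ and $c_2$. By Lemma~\ref{lem:tight}(c), $N_T(a_2)=\{s,s'\}$ with $s\not\sim s'$, and $s,s'$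 have degree $4$ in $T$, hence no neighbor in $R$. By (P1) the neighbor of $a_2$ on $F_3$ other than $a$ is not $c_2$; let it be $s$. In case (B), $v\neq s,s'$ because $v\sim b_1\in R$.

Suppose first that $F_3=(a_1,a,a_2,s,r)$ is a $5$-face, so that we are in case (A). Then $a_1$ has lost $a$ and $b_1$, so it has degree $2$ in $T$; also $r\ne b_1$ by (P1), so $r\in V(T)$, and $T\ominus a_1r$ is tight by Lemma~\ref{lem:tight}(d). As $F_3$ is induced, $a_2$ survives in it; but it has lost $s\in N(r)$ and has degree at most $1$, a contradiction. So $F_3=(a_1,a,a_2,s)$.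

Suppose $a_1\not\sim s'$. Then $a_1$ survives in $T''=T\ominus a_2s'$, which is tight by Lemma~\ref{lem:tight}(d), and it has lost $a$ and $s$. In case (A) it has also lost $b_1$ and has degree at most $1$. In case (B) its neighbor $v$ is either absent from $T''$, and again $a_1$ has degree at most $1$, or present with degree at most $3$, having lost $b_1$, while $a_1$ has degree at most $2$. Each alternative contradicts Lemma~\ref{lem:tight}(c).

So $a_1\sim s'$. Consider the cycle $Q=(a_1,s,a_2,s')$, whose vertices lie in $T$, and let $\Omega$ be its side not containing $a$. The face $F_3$ lies in the side of $a$ by (P2) and has the corner $(a_1,s,a_2)$. As $d(s)=4$ and $s\not\sim s'$, the vertex $s$ has neighbors off $Q$, and by (P4) they lie in $\Omega$; so $\Omega$ contains a vertex. The neighbors of $a_2$ off $Q$ are $a$ and $c_2$, and the path $c_2ca$ in $R$ misses $Q$. The neighbors of $a_1$ off $Q$ are $a$ and $b_1$ in case (A), with the path $b_1ba$, and $a$ and $v$ in case (B), with the path $vb_1ba$; here $v\neq a_2$ because $F_1$ is induced. So only $s$ and $s'$ can have neighbors in $\Omega$, contradicting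 (P3).
\end{proof}

\noindent\emph{Rules.} A $3$-vertex on a $4$-face takes $\frac32$ from each of its two other faces, which are $5^+$-faces by Lemma~\ref{lem:four3}(a); any other $3$-vertex takes $1$ from each of its faces, all of which are $5^+$-faces. A $4$-vertex with $\tau=2$ takes $1$ from each of its two $6^+$-faces. A $4$-vertex with $\tau=1$ takes $1$ from one $6^+$-face if there is one, and otherwise $\frac12$ from each of two $5$-faces. By Lemma~\ref{lem:four4} this is possible, and all vertices end at $0$.

If a $3$-vertex $u$ takes $\frac32$ from a face $f$, then $f$ shares an edge $ua$ with the $4$-face at $u$, and $a$ takes nothing by Lemma~\ref{lem:four3}(c). A $5$-face has charge $3$, gives at most $\frac12$ to each $4$-vertex, and contains at most one $3$-vertex by Lemma~\ref{lem:four3}(b). So it gives at most $\frac52$, or $1+4\cdot\frac12$, or $\frac32+0+3\cdot\frac12$. On an $\ell$-face with $\ell\ge6$ every vertex takes at most $1$, except those that take $\frac32$; each of these has a neighbor on the face that takes $0$, and such a neighbor serves at most two of them. So the face gives at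 most $\ell\le3(\ell-4)$. All charges are nonnegative, a contradiction.

\section{The case $D=5$}\label{sec:five}

All four kinds of vertices in need occur, and the only sources of charge are the $5^+$-faces and the $5$-vertices with $\tau\le2$, which have $\mu=3-\tau$. The plan is a budget: a $5$-vertex with $\tau=2$ can afford $\frac12$ for each of its two triangular faces, and a $5$-vertex with $\tau=1$ can afford $1$ for its triangular face and $1$ for a neighbor of degree $3$. The lemmas below find, for each vertex in need that is not helped by long faces, nearby $5$-vertices with $\tau\le2$.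

Critical edges have $L=8$, and~\eqref{eq:rw} reads $\lambda(p)+\lambda(q)+c(p,q)\le4$. Also $|G|\ge8$. By~\eqref{eq:edge} the possible edges, by the degrees of their ends, are $3$--$5$ and $4$--$4$ with $t=0$, $4$--$5$ with $t\le1$, and $5$--$5$ with $t\le2$; the edges $3$--$5$, the edges $4$--$5$ with $t=1$ and the edges $5$--$5$ with $t=2$ are critical. A triangle contains no $3$-vertex and at most one $4$-vertex. Triangular faces at a $4$-vertex share no edge, so $\tau\le2$ there.

\subsection{Vertices with many triangular faces}

\begin{lemma}\label{lem:A}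
Let $u$ be a $5^4$- or $5^5$-vertex with neighbors $n_1,\dots,n_5$ in cyclic order and triangular faces $(n_i,u,n_{i+1})$, $i=1,\dots,4$. Then $n_2,n_3,n_4$ are $5$-vertices, and the triangular faces at $n_2$ are exactly the two faces at $un_2$; so $\tau(n_2)=2$. By symmetry the same holds for $n_4$, and for every $n_i$ if $u$ is a $5^5$-vertex.
\end{lemma}

\begin{proof}
For $i=2,3,4$ both faces at $un_i$ are triangles, so $n_i$ is a $5$-vertex and $un_i$ is critical with $t=2$. Let $N(n_2)=\{u,n_1,n_3,o,o'\}$; then $n_2\not\sim n_4,n_5$. At the edge $un_2$ we have $\lambda(n_4)\ge3$ $(u,n_3,n_5)$ and $\lambda(n_5)\ge2$ $(u,n_4)$. Suppose $o\sim n_4,n_5$. Then $\lambda(n_4)\ge4$, so $o'\sim n_4$; and $\lambda(n_5)\ge3$, $\lambda(o')\ge2$ $(n_2,n_4)$, so $o'\sim n_5$. Now $\{u,o,o'\}$ and $\{n_2,n_4,n_5\}$ are the sides of a $K_{3,3}$, a contradiction. So either $o\not\sim n_4$, which gives $\lambda(o)\le1$ and $N(o)\cap R=\{n_2\}$, or $o\sim n_4$ and $o\not\sim n_5$, which gives $\lambda(o)\le2$ and $N(o)\cap R=\{n_2,n_4\}$. In both cases the faces at $n_2o$ are nontriangular, and the same holds for $o'$. Each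 of the three faces at $n_2$ that do not contain $un_2$ contains $n_2o$ or $n_2o'$.
\end{proof}

\begin{lemma}\label{lem:B}
Let $v$ be a $4$-vertex with $\tau(v)=2$, and let $f=(v_1,v,y)$ be a face of length $4$ or $5$. Then $y$ and $v_1$ are $5$-vertices with $\tau(y)\le2$ and $\tau(v_1)\le2$.
\end{lemma}

\begin{proof}
Let the neighbors of $v$ be $y,z,v_2,v_1$ in cyclic order, so that the triangular faces are $vyz$ and $vv_1v_2$. All four are $5$-vertices, all edges at $v$ have $t=1$, and $v_1,v_2\not\sim y,z$. By the reflection exchanging $y,z$ with $v_1,v_2$ it suffices to bound $\tau(y)$. Let the neighbors of $y$ be $v,z,y_1,y_2,y_3$ in cyclic order; then $y_3$ lies on $f$ and $y_i\not\sim v$. We apply~\eqref{eq:rw} at $vy$ to the cross pairs $y_i,v_1$, where $\lambda(v_1)\ge2$ $(v,v_2)$.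

Let $f=(y_3,y,v,v_1,w)$ be a $5$-face. Then $y_3\not\sim v_1$ and $w$ is a common neighbor outside $R$, so $\lambda(y_3)+\lambda(v_1)\le3$. Hence $N(y_3)\cap R=\{y\}$ and $N(v_1)\cap R=\{v,v_2\}$. The first equality shows that $(y_2,y,y_3)$ is not a triangle. The second gives $y_1\not\sim v_1$, so $\lambda(y_1)\le2$, and $(z,y,y_1)$, $(y_1,y,y_2)$ are not both triangles. So $\tau(y)\le2$.

Let $f$ be a $4$-face, so $y_3\sim v_1$ and $\lambda(v_1)\ge3$. If $y_1,y_2\not\sim v_1$, then $N(y_i)\cap R=\{y\}$ for $i=1,2$, and $\tau(y)=1$. Otherwise $\lambda(v_1)\ge4$, so both $y_1,y_2$ are adjacent to $v_1$ and $N(v_1)=\{v,v_2,y_1,y_2,y_3\}$. Let $C=(y,y_2,v_1,y_3)$, let $\Omega$ be its side containing the face $(y_2,y,y_3)$, and $\Omega'$ the other side. By (P4), $y$ has no neighbor in $\Omega$ and $v,y_1\in\Omega'$; by (P2) also $v_2\in\Omega'$. So $v_1$ has no neighbor in $\Omega$ either, and $\Omega$ contains no vertex by (P3). The face $f$ contains $v$, so it lies in $\Omega'$, and it has the corner $(y,y_3,v_1)$; by (P4), $y_3$ has no neighbor in $\Omega'$. So $N(y_3)\subseteq\{y,y_2,v_1\}$, and $y_3$ is a $3$-vertex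 in the triangle $yy_2y_3$, a contradiction.
\end{proof}

\subsection{Blocked pairs}

A $4$-vertex $v$ with $\tau(v)=1$ needs one unit of charge, and we collect $\frac12$ for each of the two edges of its triangular face. Across such an edge $vy$ the charge can come from the other face at $vy$ if it is a $5^+$-face, or from $y$ if $\tau(y)\le2$. Call $(v,y)$ a \emph{blocked pair} with \emph{center} $y$ if neither works: $v$ is a $4$-vertex with $\tau(v)=1$, the edge $vy$ lies on the triangular face at $v$, the other face at $vy$ is a $4$-face, and $\tau(y)\ge3$. We show that the surroundings of a blocked pair are determined, and then find a giver one step further away.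

For a blocked pair we use the following notation. The triangular face at $v$ is $vyz$; the neighbors of $v$ are $y,z,v_2,v_1$ and those of $y$ are $v,z,y_1,y_2,y_3$, in cyclic order. Then $y,z$ are $5$-vertices, $vy$ and $vz$ are critical with $t=1$, so $v_1,v_2\not\sim y,z$ and $y_i\not\sim v$. The faces at $y$ other than $vyz$ are the $4$-face $F_0=(y_3,y,v,v_1)$ and $F_1=(z,y,y_1)$, $F_2=(y_1,y,y_2)$, $F_3=(y_2,y,y_3)$, at least two of which are triangles. Let $R=R(vy)=\{v,y,z,v_1,v_2,y_1,y_2,y_3\}$. The graph $T=G\ominus vz$ is tight with $\eta(T)=k-1$.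

\begin{lemma}\label{lem:C}
For a blocked pair, $F_1$ and $F_3$ are triangles, $F_2$ is not, and $\tau(y)=3$. The vertices $y_1,y_2,y_3$ are $5$-vertices with $N(y_1)\cap R=\{y,z\}$, $N(y_2)\cap R=\{y,y_3\}$, $N(y_3)\cap R=\{y,y_2,v_1\}$.
\end{lemma}

\begin{proof}
Losses refer to the edge $vy$ unless stated otherwise; $\lambda(v_1)\ge2$ $(v,y_3)$. The main point is that $v_1$ forms nonadjacent cross pairs with $y_1$ and $y_2$.

\medskip\noindent\emph{Step 1: $y_1,y_2\not\sim v_1$.} Suppose that one of them is adjacent to $v_1$, so $\lambda(v_1)\ge3$. If the other one, $y_i$, were not, then $N(y_i)\cap R=\{y\}$, and the two faces $F_i,F_{i+1}$ at $yy_i$ would be nontriangular, which is impossible. So $N(v_1)\supseteq\{v,y_1,y_2,y_3\}$, and $v_1$ has at most one more neighbor $\kappa$.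

By (P5) the paths from $y$ to $v_1$ through $v,y_1,y_2,y_3$ divide the sphere into the face $F_0$ and regions $\Omega_1$ between $v$ and $y_1$, $\Omega_2$ between $y_1$ and $y_2$, and $\Omega_3$ between $y_2$ and $y_3$ (Figure~\ref{fig:regions}). By the cyclic order at $y$, $z\in\Omega_1$ and $y$ has no neighbor in $\Omega_2$ or $\Omega_3$. The vertex $v$ lies on the boundaries of $F_0$ and $\Omega_1$ only, and $v_2\ne y_1$ since $v_2\not\sim y$; so $v_2\in\Omega_1$. If $v_1$ had no neighbor in $\Omega_3$, then $\Omega_3$ would contain no vertex by (P3); as the other region at $y_3$ is the face $F_0$, we would get $N(y_3)\subseteq\{y,y_2,v_1\}$, and $y_3$ would be a $3$-vertex in the triangle $yy_2y_3$. So $\kappa$ exists and lies in $\Omega_3$, and $\Omega_2$ contains no vertex by (P3). The cross pair $y_2,v_2$ is nonadjacent, as $y_2$ is not on the boundary of $\Omega_1$. So $\lambda(y_2)\le3$, and since $y,v_1\in N(y_2)\cap R$, the faces $F_2,F_3$ are not both triangles. Hence $F_1$ and exactly one of $F_2,F_3$ are triangles; in particular $y_1\sim z$.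

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.9,every node/.style={font=\small}]
\coordinate (y) at (-3,0); \coordinate (w) at (3,0); \coordinate (v) at (0,2.4);
\coordinate (a) at (0,0.4); \coordinate (b) at (0,-0.8); \coordinate (c) at (0,-2.4);
\coordinate (z) at (-0.9,1.05); \coordinate (u) at (0.8,1.2); \coordinate (k) at (1.1,-1.05);
\draw[thick] (y)--(v)--(w) (y)--(a)--(w) (y)--(b)--(w) (y)--(c)--(w);
\draw (y)--(z)--(v)--(u) (z)--(a) (w)--(k);
\foreach \p in {y,w,v,a,b,c,z,u,k} \fill (\p) circle (2pt);
\node[left] at (y) {$y$}; \node[right] at (w) {$v_1$}; \node[above] at (v) {$v$};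
\node[above right] at (a) {$y_1$}; \node[below] at (b) {$y_2$}; \node[below] at (c) {$y_3$};
\node[right] at (z) {$z$}; \node[right] at (u) {$v_2$}; \node[left] at (k) {$\kappa$};
\node at (1.65,0.6) {$\Omega_1$}; \node at (0,-0.15) {$\Omega_2$};
\node at (-0.7,-1.3) {$\Omega_3$}; \node at (-2.3,1.8) {$F_0$};
\end{tikzpicture}
\caption{The configuration excluded in Step 1 of Lemma~\ref{lem:C}: four paths of length two from $y$ to $v_1$ cut the sphere into the $4$-face $F_0$, drawn as the outer face, and regions $\Omega_1,\Omega_2,\Omega_3$. All neighbors of $v$, $y$ and $v_1$ are shown.}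
\label{fig:regions}
\end{figure}

\emph{Suppose $F_2$ is a triangle.} Then $z$ and $y_2$ are common neighbors of $y$ and $y_1$, so $y_1$ is a $5$-vertex and $yy_1$ is critical with $t=2$. Write $N(y_1)=\{y,z,y_2,v_1,\omega\}$; then $\omega\not\sim y$, and $\omega,v$ is a cross pair of $yy_1$. There $\lambda(v)\ge4$ ($y$, $z$, $v_1$, and the missing degree), so $\omega\sim v$, which means $\omega=v_2$. Now the neighborhoods of all four vertices $y,v,v_1,y_1$ on the boundary of $\Omega_1$ are known, and they meet $\Omega_1$ only in $z$ and $v_2$. Any further vertex of $\Omega_1$ would be separated from the boundary by $\{z,v_2\}$; so there is none. As $v_2\not\sim y,z,v_1$, we get $N(v_2)\subseteq\{v,y_1\}$, a contradiction.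

\emph{Suppose $F_3$ is a triangle and $F_2$ is not.} No local count rules this out, and we return to homology: the tight graph $T=G\ominus vz$ falls apart along the regions, and a cycle can be moved in each part separately. The graph $T$ contains none of $y,v,z,v_1,v_2,y_1$. Let $M$ consist of $y_2,y_3$ and the vertices in $\Omega_3$. Since $y_1\not\sim y_2$ and $\Omega_2$ contains no vertex, the neighbors of $M$ outside $M$ are among $y$ and $v_1$. So no vertex of $M$ is adjacent to $v$ or $z$, $M\subseteq V(T)$, and $T$ is the disjoint union of $G[M]$ and $G[M']$, where $M'=V(T)\setminus M$. Both have nonnegative slack and the slacks sum to $0$, so both are tight.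

Choose $z'\in N(z)\setminus\{v,y,y_1\}$. As $z\in\Omega_1$ and $z\not\sim v_1$, we have $z'\in\Omega_1$. Hence $z'$ has no neighbor in $M$; $z'\not\sim v_1$, since $N(v_1)=\{v,y_1,y_2,y_3,\kappa\}$; and $z'\not\sim v$, since $t(vz)=1$. Also $z'\notin V(T)$, and $v_1$ has no neighbor in $M'$, since $N(v_1)\cap V(T)\subseteq M$. By (H5) and (H1), $\widetilde H_{k-1}(G)$ is spanned by classes of cycles $(z-v)*\zeta*\zeta'$ with $\zeta,\zeta'$ cycles of $I(G[M])$, $I(G[M'])$ in the dimensions $\eta(G[M])-1$, $\eta(G[M'])-1$. By Lemma~\ref{lem:absorb} we may take $\zeta$ avoiding $N(v_1)$ and $\zeta'$ avoiding $N(z')$. Then $\zeta*\zeta'$ avoids $N[v]\cup N[z']\cup N[v_1]\cup N[z]$, and the pairs $vz'$, $z'v_1$, $v_1z$ are nonadjacent. By (H2) all these classes vanish, so $\widetilde H_{k-1}(G)=0$, a contradiction.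

\medskip\noindent\emph{Step 2.} By Step 1 and~\eqref{eq:rw}, $\lambda(y_1),\lambda(y_2)\le2$. So $F_1,F_2$ are not both triangles, and neither are $F_2,F_3$. Hence exactly $F_1,F_3$ are triangles and $\tau(y)=3$. Now $\lambda(y_1)\ge2$ $(y,z)$ and $\lambda(y_2)\ge2$ $(y,y_3)$, and equality gives the claims on $y_1$ and $y_2$. Further $y_3\not\sim z$, because $t(yz)\le2$ and $v,y_1$ are common neighbors of $y$ and $z$. So $y_2,y_3\in V(T)$, and $d_T(y_2)\le4$ as $y\notin V(T)$. If $y_3\sim v_2$, then $y_3$ has lost $y,v_1,v_2$ in $T$ and has degree at most $2$, with the neighbor $y_2$ of degree less than $5$, contradicting Lemma~\ref{lem:tight}(c). So $y_3\not\sim v_2$, hence $\lambda(y_3)\le3$, and $\lambda(y_3)\ge3$ $(y,y_2,v_1)$ gives the claim on $y_3$.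
\end{proof}

We call $\Theta=F_3=yy_2y_3$ the \emph{face} of the blocked pair (Figure~\ref{fig:blocked}). It consists of $5$-vertices, and the faces across its two edges at the center, $F_2$ and $F_0$, are nontriangular. As $v$ is the only $4$-vertex adjacent to $y$, a vertex is the center of at most one blocked pair. The charge for $v$ will come from $y_3$ or $y_2$, so we need to bound their numbers of triangular faces. Let $\Phi$ be the face at $y_2y_3$ other than $\Theta$.

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.9,every node/.style={font=\small}]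
\coordinate (y) at (0,0); \coordinate (v) at (-1,1.3); \coordinate (z) at (1,1.3);
\coordinate (a) at (2,0.2); \coordinate (b) at (1,-1.3); \coordinate (c) at (-1,-1.3);
\coordinate (w) at (-2.4,0); \coordinate (u) at (-1,2.4);
\coordinate (k1) at (-2.3,-1.9); \coordinate (k2) at (-1.2,-2.6);
\coordinate (p1) at (1,-2.6); \coordinate (p2) at (2,-2.3); \coordinate (p3) at (2.4,-1.2);
\fill[gray!25] (y)--(v)--(z)--cycle (y)--(z)--(a)--cycle (y)--(b)--(c)--cycle;
\draw (y)--(v)--(z)--(y)--(a)--(z) (y)--(b)--(c)--(y) (c)--(w)--(v)--(u)
 (k1)--(c)--(k2) (p1)--(b)--(p2) (b)--(p3);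
\foreach \p in {y,v,z,a,b,c,w,u,k1,k2,p1,p2,p3} \fill (\p) circle (2pt);
\node[left] at (y) {$y$}; \node[above left] at (v) {$v$}; \node[above] at (z) {$z$};
\node[right] at (a) {$y_1$}; \node[below left] at (b) {$y_2$}; \node[below right] at (c) {$y_3$};
\node[left] at (w) {$v_1$}; \node[right] at (u) {$v_2$};
\node[left] at (k1) {$\kappa_1$}; \node[below] at (k2) {$\kappa_2$};
\node[below] at (p1) {$p_1$}; \node[right] at (p2) {$p_2$}; \node[right] at (p3) {$p_3$};
\node at (-1.3,0) {$F_0$}; \node at (1.05,0.55) {$F_1$}; \node at (1.4,-0.55) {$F_2$};
\node at (0,-0.9) {$\Theta$}; \node at (0,-2.2) {$\Phi$};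
\end{tikzpicture}
\caption{A blocked pair $(v,y)$. The vertex $v$ has degree $4$ and $y,z,y_1,y_2,y_3$ have degree $5$. The three triangular faces at the center $y$ are shaded, $F_0$ is a $4$-face, and $F_2$ is not a triangle. All neighbors of $v,y,y_2,y_3$ are shown; $p_1=\kappa_2$ when $\Phi$ is a triangle.}
\label{fig:blocked}
\end{figure}

\begin{lemma}\label{lem:D}
Every blocked pair is of exactly one of the following types.
\begin{itemize}
\item[(i)] $\tau(y_3)=1$.
\item[(ii)] $\tau(y_3)=2$ and $\Phi$ is a triangle.
\item[(iii)] $\tau(y_3)=2$, $\Phi$ is not a triangle, and $\tau(y_2)\le2$.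
\item[(iv)] $\tau(y_3)=3$ and $\tau(y_2)=1$.
\end{itemize}
\end{lemma}

\begin{proof}
The types exclude each other. Let the neighbors of $y_3$ be $y,v_1,\kappa_1,\kappa_2,y_2$ and those of $y_2$ be $y,y_3,p_1,p_2,p_3$, in cyclic order; then $\Phi=(\kappa_2,y_3,y_2)=(y_3,y_2,p_1)$ and $F_2=(p_3,y_2,y)$. The edge $e=y_2y_3$ need not be critical in $G$, but its ends have low degree in the tight graph $T=G\ominus vz$, and we rewire there. By Lemma~\ref{lem:C}, $y_2,y_3\in V(T)$, while $y,v_1\notin V(T)$; so $d_T(y_2)\le4$ and $d_T(y_3)\le3$. By Lemma~\ref{lem:tight}(c), $d_T(y_3)=3$, that is, $\kappa_1,\kappa_2\in V(T)$.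

Suppose that $T-e$ is tight. There $y_3$ has degree $2$, so by Lemma~\ref{lem:tight}(c) $\kappa_1\not\sim\kappa_2$, and $\kappa_1$ has all its five neighbors in $T$, whence $\kappa_1\not\sim v_1$. So the faces $(v_1,y_3,\kappa_1)$, $(\kappa_1,y_3,\kappa_2)$ and $F_0$ are nontriangular, and the type is (ii) or (i) according to whether $\Phi$ is a triangle or not. If $\Phi$ is a triangle, then $\kappa_2=p_1$ and $L_T(e)\le3+4-1=6$, so $T-e$ is tight by Lemma~\ref{lem:tight}(a).

Now suppose that $T-e$ is not tight; so $\Phi$ is not a triangle. As $L_T(e)\le7$, Lemma~\ref{lem:tight}(b) gives $\eta(T-e)>\eta(T)$ and $L_T(e)=7$. So $R_T(e)=\{y_2,y_3,\kappa_1,\kappa_2,p_1,p_2,p_3\}$ consists of seven distinct vertices of $T$, and~\eqref{eq:rw} applies in $T$ at $e$ to the cross pairs $p_j,\kappa_1$. Besides $\Theta$, only $(v_1,y_3,\kappa_1)$ and $(\kappa_1,y_3,\kappa_2)$ can be triangular faces at $y_3$. If neither is, the type is (i).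

\emph{Both are triangles.} Then $\tau(y_3)=3$ and $\lambda(\kappa_1)\ge3$ $(y_3,\kappa_2,v_1)$. If some $p_j$ were adjacent to $\kappa_1$, then $\lambda(\kappa_1)\ge4$ would make all of them adjacent to $\kappa_1$, and $d(\kappa_1)\ge6$. So $\lambda(p_j)\le1$ for all $j$, and the $p_j$ are pairwise nonadjacent. As $\Phi$ and $F_2$ are nontriangular, $\tau(y_2)=1$, and the type is (iv).

\emph{Exactly one is a triangle.} Then $\tau(y_3)=2$ and $\lambda(\kappa_1)\ge2$ $(y_3,\xi)$, where $\xi\in\{v_1,\kappa_2\}$ is the third vertex of that triangle. Suppose $\tau(y_2)\ge3$; then $(p_1,y_2,p_2)$ and $(p_2,y_2,p_3)$ are triangles. From $\lambda(p_2)\ge3$ $(y_2,p_1,p_3)$ we get $p_2\sim\kappa_1$; then $\lambda(\kappa_1)\ge3$ and $\lambda(p_1),\lambda(p_3)\ge2$ $(y_2,p_2)$ give $p_1,p_3\sim\kappa_1$. So $N(\kappa_1)=\{y_3,\xi,p_1,p_2,p_3\}$. By (P5) the three paths $y_2p_j\kappa_1$ divide the sphere into a region $X$ between $p_1$ and $p_2$, a region $X'$ between $p_2$ and $p_3$, and a region $Y$ between $p_3$ and $p_1$. By the cyclic order at $y_2$, its remaining neighbors $y,y_3$ lie in $Y$. The vertex $\xi$ is on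 none of the paths and is adjacent to $y_3$, so $\xi\in Y$. Thus $y_2$ and $\kappa_1$ have no neighbors in $X$ or $X'$, and these regions contain no vertex by (P3). Hence $N(p_2)\subseteq\{y_2,\kappa_1,p_1,p_3\}$, so $d(p_2)\le4$, while $t(y_2p_2)\ge2$ is possible only for an edge between $5$-vertices. So $\tau(y_2)\le2$, and the type is (iii).
\end{proof}

\subsection{Neighbors of $3$-vertices}

A $3$-vertex needs three units. The more $4$-faces it lies on, the more it has to ask from its neighbors, and the next lemma shows that the neighbors are then correspondingly richer. For a $3$-vertex $u$ and a neighbor $a$ let $\rho(u)$ be the number of $4$-faces at $u$ and $\rho(ua)$ the number of $4$-faces at the edge $ua$.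

\begin{lemma}\label{lem:E}
Let $u$ be a $3$-vertex with neighbors $a,b,c$.
\begin{itemize}
\item[(1)] If $\rho(ua)\ge1$, then $\tau(a)\le2$ and $u$ is the only $3$-vertex adjacent to $a$.
\item[(2)] If $\rho(ua)=2$, then $\tau(a)\le1$.
\item[(3)] If $\rho(u)=2$, $\rho(ub)=1$ and $\tau(b)=2$, then the two triangular faces at $b$ share no edge and contain no $4$-vertex.
\end{itemize}
\end{lemma}

\begin{proof}
The vertices $a,b,c$ are pairwise nonadjacent $5$-vertices, and the edges at $u$ are critical. No other $3$-vertex $u'$ has $N(u')=N(u)$: otherwise $u,u'$ have no neighbors in the three regions between the paths $uau'$, $ubu'$, $ucu'$, which then contain no vertex by (P3), and $|G|=5$.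

Let $(u,a,x,b)$ be a $4$-face and let the neighbors of $a$ be $u,x,p_1,p_2,p_3$ in cyclic order. We apply~\eqref{eq:rw} at $ua$, where $\lambda(b)\ge2$ $(u,x)$, and claim:
\begin{itemize}
\item[$(*)$] $\tau(a)\le2$; if $\tau(a)=2$, then $p_i\not\sim b$ and $\lambda(p_i)\le2$ for all $i$, and the triangular faces at $a$ are $(x,a,p_1)$ and $(p_2,a,p_3)$.
\end{itemize}
The two faces at $ua$ are not triangles, so the candidates are $(x,a,p_1)$, $(p_1,a,p_2)$, $(p_2,a,p_3)$. If no $p_i$ is adjacent to $b$, then $\lambda(p_i)\le2$ for all $i$, so no two candidates sharing an edge are both triangles, and $(*)$ holds. If exactly one $p_i$ is adjacent to $b$, then $\lambda(b)\ge3$, the other two have $a$ as their only neighbor in $R$, and only $(x,a,p_1)$ can be a triangle; so $\tau(a)\le1$. If two of them are adjacent to $b$, then $\lambda(b)\ge4$, so all three are, and $N(b)=N(a)$. Let $\Omega$ be the side of $C=(a,x,b,p_1)$ that contains the face $(x,a,p_1)$. By (P4) the neighbors $u,p_2,p_3$ of $a$ off $C$, which are also those of $b$, lie in the other side, so $\Omega$ contains no vertex by (P3). The face $(u,a,x,b)$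 lies in the other side and has the corner $(a,x,b)$, so $x$ has no neighbor there by (P4). Hence $N(x)\subseteq\{a,b,p_1\}$, and $x$ is a $3$-vertex in the triangle $xap_1$, a contradiction. This proves $(*)$.

(1) By symmetry the $4$-face is $(u,a,x,b)$. Let $w\in\{x,p_1,p_2,p_3\}$ have degree $3$, so that $\lambda(w)=2+|N(w)\cap R|\ge3$. Since $\lambda(b)\ge2$, we get $w\sim b$; then $\lambda(w)\ge4$, so $w\sim c$, and $N(w)=N(u)$, a contradiction.

(2) Now $(u,a,p_3,c)$ is a $4$-face too. Suppose $\tau(a)=2$. By $(*)$, $x\sim p_1$, and by $(*)$ for the second $4$-face, $x\not\sim c$. But $\lambda(c)\ge2$ $(u,p_3)$ and $\lambda(x)\ge3$ $(a,b,p_1)$, contradicting~\eqref{eq:rw}.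

(3) Name $a,c$ so that the $4$-face at $ub$ is $(u,a,x,b)$; the other $4$-face at $u$ is then $(u,a,x',c)$, with $x'\ne x$ by (P1). Let the neighbors of $b$ be $u,x,p'_1,p'_2,p'_3$ in cyclic order, and let losses refer to $ub$. By $(*)$ with $a$ and $b$ interchanged, the triangular faces at $b$ are $(x,b,p'_1)$ and $(p'_2,b,p'_3)$, which share no edge, and $\lambda(p'_i)\le2$. Each $p'_i$ has two neighbors in $R(ub)$ on its triangle, so $d(p'_i)=5$. It remains to show $d(x)=5$. If $x\not\sim c$, then $\lambda(x)\le3$, and $a,b,p'_1$ are neighbors of $x$ in $R(ub)$; so $d(x)=5$. If $x\sim c$, let $\Omega$ be the side of the cycle $(u,a,x,c)$ that does not contain $b$. By (P4) at $u$, the face $(a,u,c)$ lies in $\Omega$, so $x'\in\Omega$ by (P2). As $u$ has no neighbor in $\Omega$, (P3) shows that $x$ has one. The vertex $p'_1$ is off the cycle, since $a,c\not\sim b$, and adjacent to $b$, so $p'_1\notin\Omega$. Thus $x$ has the neighbors $a,b,c,p'_1$ and one in $\Omega$.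
\end{proof}

\subsection{Discharging}

To keep the budget, gifts in (Q1)--(Q3) are booked on a triangular face: ``$x$ gives through $\Theta$'' means that $x$ is a vertex of the triangular face $\Theta$, and that the charge is taken from $x$.

\begin{itemize}
\item[(Q0)] An $\ell$-face with $\ell\ge5$ gives to each of its vertices the \emph{share} $3(\ell-4)/\ell$, which is at least $\frac35$, and at least $1$ if $\ell\ge6$.
\item[(Q1)] A $5^4$-vertex $u$ gets $\frac12$ from $n_2$ through $un_2n_3$ and $\frac12$ from $n_4$ through $un_3n_4$. A $5^5$-vertex $u$, with a fixed cyclic labeling of its neighbors, gets $\frac12$ from $n_i$ through $un_in_{i+1}$ for $i=1,2,3,4$.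
\item[(Q2)] Let $v$ be a $4$-vertex and $vw$ an edge on a triangular face $\Theta$, and let $f$ be the other face at $vw$. Then $v$ gets $\frac12$ from $w$ through $\Theta$ if $\tau(v)=2$ and $f$ has length $4$ or $5$, or if $\tau(v)=1$, $f$ is a $4$-face and $\tau(w)\le2$.
\item[(Q3)] For a blocked pair $(v,y)$ with face $\Theta$, the vertex $v$ gets $\frac12$ through $\Theta$: from $y_3$ in types (i) and (ii), from $y_2$ in type (iv), and $\frac14$ from each of $y_2,y_3$ in type (iii).
\item[(Q4)] A $3$-vertex $u$ gets from each neighbor $a$ the amount $1$ if $\rho(ua)=2$, the amount $\frac7{10}$ if $\rho(ua)=1$ and $\rho(u)=2$, and $\frac35$ otherwise.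
\end{itemize}

All faces end with charge $0$. All givers in (Q1)--(Q4) are $5$-vertices, and the givers in (Q1)--(Q3) have $\tau\le2$ by Lemmas~\ref{lem:A}, \ref{lem:B}, \ref{lem:D} and the condition in (Q2).

\medskip\noindent\emph{Vertices in need.} A $3$-vertex $u$ lies on $3-\rho(u)$ faces of length at least $5$. From (Q4) and its shares it gets at least $1+1+1$ if $\rho(u)=3$; $1+\frac7{10}+\frac7{10}+\frac35$ if $\rho(u)=2$; and $3\cdot\frac35+2\cdot\frac35$ if $\rho(u)\le1$. Each sum is $3$. A $4$-vertex with $\tau=2$ gets at least $1$ for each of its two nontriangular faces: its share if the face is a $6^+$-face, and $\frac12+\frac12$ by (Q2) from its two neighbors on the face otherwise. A $4$-vertex $v$ with $\tau=1$ gets at least $\frac12$ for each of the two edges $vw$ of its triangular face: its share if the other face at $vw$ is a $5^+$-face (the faces for the two edges are different), and otherwise $\frac12$ by (Q2) if $\tau(w)\le2$ and by (Q3) if $\tau(w)\ge3$. A $5^4$-vertex gets $1$ and a $5^5$-vertex gets $2$. They give nothing, because $\tau\ge4$ and because all their edges lie in triangles,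 so that they have no neighbor of degree $3$. It remains to check the $5$-vertices with $\tau\le3$.

\begin{lemma}\label{lem:budget}
Let $x$ be a vertex of a triangular face $\Theta$. If $\tau(x)=1$, then $x$ gives at most $1$ through $\Theta$. If $\tau(x)=2$, then $x$ gives at most $\frac12$ through $\Theta$, and it gives through $\Theta$ for at most one blocked pair.
\end{lemma}

\begin{proof}
\emph{Only one of the rules uses $x$ and $\Theta$.} The faces in (Q2) contain a $4$-vertex, and those in (Q1) and (Q3) do not. Suppose that $x$ gives through $\Theta$ by (Q1) to $u$ and by (Q3) for a blocked pair with center $y$. Then $\tau(x)=2$ by Lemma~\ref{lem:A}, so the type is (ii) or (iii), as the givers in types (i) and (iv) have $\tau=1$. Since $\tau(u)\ge4$ and $\tau(y)=3$, we have $\{x,u\}=\{y_2,y_3\}$, which excludes type (iii). In type (ii), $x=y_3$ and $u=y_2$. This vertex lies on the nontriangular face $F_2$, so it is a $5^4$-vertex, and by (Q1) the third vertex $y$ of $\Theta$ is its neighbor $n_3$. Then both faces at $y_2y$ are triangles, but $F_2$ is one of them.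

\emph{Each rule separately.} In (Q2), $\Theta$ has only one $4$-vertex, which gets at most $\frac12$ from $x$. In (Q1), if two vertices $u\ne u'$ received from $x$ through $\Theta$, then by Lemma~\ref{lem:A} both triangular faces at $x$ would contain $x,u,u'$, contradicting (P1); so $x$ gives at most $\frac12$. In (Q3), $x$ gives at most $\frac12$ per blocked pair, and different pairs have different centers. Let $y\ne y'$ be centers of blocked pairs with the same face $\Theta=yy_2y_3$, in the notation for $y$. If $y'=y_3$, then $\tau(y_3)=3$, so the pair of $y$ has type (iv) and $\tau(y_2)=1$. If $y'=y_2$, then $\tau(y_2)=3$, and $\Phi$, being across an edge of $\Theta$ at the center $y'$, is nontriangular; so the pair of $y$ has type (i) and $\tau(y_3)=1$. In both cases the third vertex of $\Theta$ has $\tau=1$, so it is not a center, and it is the only possible giver, as centers have $\tau=3$. It gives at most $\frac12+\frac12$.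
\end{proof}

\noindent\emph{Gifts to $3$-vertices.} We let a $5$-vertex $x$ pay (Q4) first from its shares and call the rest its \emph{net payment}. If $x$ has $r$ neighbors $u$ of degree $3$, all with $\rho(ux)=0$, then both faces at each of these $r$ edges are $5^+$-faces, and each face contains only two edges at $x$; so $x$ has at least $r$ shares of at least $\frac35$, and the net payment is $0$. Otherwise $x$ has only one neighbor $u$ of degree $3$ and $\tau(x)\le2$, by Lemma~\ref{lem:E}(1). If $\rho(ux)=2$, the net payment is at most $1$, and $\tau(x)\le1$ by Lemma~\ref{lem:E}(2). If $\rho(ux)=1$, the other face at $ux$ gives $x$ a share of at least $\frac35$, so the net payment is at most $\frac1{10}$, and it is $0$ unless $\rho(u)=2$.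

\medskip\noindent\emph{Balance of a $5$-vertex $x$ with $\tau(x)\le3$.} If $\tau(x)=0$, then $\mu(x)=3$ and the net payment is at most $1$. If $\tau(x)=1$, then $\mu(x)=2$, and $x$ gives at most $1$ through its triangular face and has net payment at most $1$. If $\tau(x)=3$, then $\mu(x)=0$, $x$ gives nothing by (Q1)--(Q3), and its net payment is $0$. Let $\tau(x)=2$, so $\mu(x)=1$. If the net payment is $0$, then $x$ gives at most $\frac12+\frac12$ by Lemma~\ref{lem:budget}. Otherwise the net payment is at most $\frac1{10}$ and Lemma~\ref{lem:E}(3) applies: the two triangular faces at $x$ share no edge and contain no $4$-vertex. Then $x$ gives nothing by (Q2); nothing by (Q1), where the two triangular faces of the giver share the edge $xu$; nothing by (Q3) in types (i) and (iv), where the giver has $\tau=1$; and nothing in type (ii), where the triangular faces $\Theta,\Phi$ of the giver share the edge $y_2y_3$. Only type (iii) remains, at most once per face, and $x$ pays at most $\frac14+\frac14+\frac1{10}<1$.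

All charges are nonnegative, contradicting the total $-24$. Thus $D=5$ is impossible. Since $D\le2$ is excluded by Lemma~\ref{lem:basic}(c), $D=3$ in Section~\ref{sec:plane}, and $D\ge7$, $D=6$, $D=4$ in Sections~\ref{sec:seven}, \ref{sec:six}, \ref{sec:four}, the graph $G$ does not exist. This proves Theorem~\ref{thm:eta}, and with it Theorem~\ref{thm:IT}. \qed

\begin{thebibliography}{9}

\bibitem{ABJ}
Ron Aharoni, Eli Berger, Attila Jo\'o,
\emph{Global and local degree conditions for matchability},
arXiv:2609.07161 (2026).

\end{thebibliography}
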